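\title{Early singularities of a Chern--Ricci flow on compact HKT manifolds}

\begin{abstract}
On a compact HKT manifold we consider the flow that moves a hyperhermitian metric by the $J$-invariant part of its Chern--Ricci tensor. The flow moves the HKT class of the metric along a straight line, and it has been conjectured that it exists exactly until the time $T$ at which this line leaves the cone of positive classes. We show that the maximal existence time is always at most $T$ and that it equals $T$ in quaternionic dimension one, but that the conjecture fails in every quaternionic dimension $n\ge2$: on a quaternionic Hopf manifold there is a fixed HKT class with $T>0$ containing HKT metrics whose flow becomes singular arbitrarily early. The singularity is forced by a function with positive quaternionic Hessian that has a cusp along a bounded part of a hypercomplex submanifold.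
\end{abstract}

\section{Introduction}\label{sec:intro}

A \emph{hypercomplex manifold} $(M,I,J,K)$ is a manifold of real dimension $4n$ with three complex structures satisfying $IJ=K=-JI$; the number $n$ is its quaternionic dimension. A Riemannian metric $g$ is \emph{hyperhermitian} if $g(L\cdot,L\cdot)=g$ for $L=I,J,K$. Its fundamental forms are $\omega_L=g(L\cdot,\cdot)$, and we write $\omega=\omega_I$. The metric is \emph{HKT} if $\partial\Omega=0$, where $\Omega=\omega_J+i\omega_K$. Here and below $\partial$, $\bar\partial$ and the types $(p,q)$ refer to $I$.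

For a $2$-tensor $\psi$ put $J\psi=\psi(J\cdot,J\cdot)$; for a symmetric tensor $\psi$ let $\psi^+=\frac12(\psi+J\psi)$, and for a $2$-form $\beta$ let $\beta^-=\frac12(\beta-J\beta)$. The Chern--Ricci form of $(g,I)$ is
\[
\operatorname{Ric}_I(\omega)=-i\partial\bar\partial\log\omega^{2n},
\]
where $\omega^{2n}$ is identified with its coefficient in local holomorphic coordinates, and the first Chern--Ricci tensor is $\operatorname{Ric}_I(g)(V,W)=\operatorname{Ric}_I(\omega)(V,IW)$. This tensor is $I$-invariant but in general not $J$-invariant, so to stay among hyperhermitian metrics one projects it and considers, on a compact $M$, the flow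
\begin{equation}\label{eq:flow}
\partial_t g_t=-\operatorname{Ric}_I(g_t)^+
\end{equation}
starting from a hyperhermitian metric $g_0$. The flow is well-posed (Section~\ref{sec:scalar} recalls what this means), and $T_{\max}$ denotes its maximal existence time.

For a $J$-anti-invariant $(1,1)$-form $\alpha$ let
\[
[\alpha]_{\rm HKT}=\{\alpha+(i\partial\bar\partial\psi)^-:\psi\in C^\infty(M)\},\qquad c_1^{\rm HKT}(M)=[\operatorname{Ric}_I(\omega)^-]_{\rm HKT},
\]
with $\omega$ the fundamental form of any hyperhermitian metric. For two such forms,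
\begin{equation}\label{eq:ricdiff}
\operatorname{Ric}_I(\omega')=\operatorname{Ric}_I(\omega)-i\partial\bar\partial\log(\omega'^{\,2n}/\omega^{2n}),
\end{equation}
so $c_1^{\rm HKT}(M)$ does not depend on the choice. Classes are added and scaled through representatives, and a class is $>0$ if it contains a form $\alpha$ with $\alpha(X,IX)>0$ for all $X\ne0$. Set
\[
T=\sup\{t\ge0:[\omega_0]_{\rm HKT}-t\,c_1^{\rm HKT}(M)>0\}.
\]
This number depends on $g_0$ only through the class $[\omega_0]_{\rm HKT}$. Replacing $\operatorname{Ric}_I$ by a positive multiple rescales $T_{\max}$ and $T$ by the same factor. The following conjecture is posed in \cite{GV}.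

\medskip
\noindent\textbf{Conjecture.} \emph{On a compact HKT manifold $(M,I,J,K,g_0)$ the maximal solution of \eqref{eq:flow} is defined for $t\in[0,T)$; that is, $T_{\max}=T$.}
\medskip

The guess is natural. By \eqref{eq:ricdiff} the form $\omega_t$ lies in the class $[\omega_0]_{\rm HKT}-t\,c_1^{\rm HKT}(M)$, so the flow must stop once this class contains no positive form, and the conjecture says that this is the only obstruction. It is right in the simplest case: if $\operatorname{Ric}_I(g_0)^+=\Lambda g_0$ with a constant $\Lambda>0$, then $g_t=(1-\Lambda t)g_0$ and $T_{\max}=1/\Lambda$, while for $t\ge1/\Lambda$ the form $(1-\Lambda t)\omega_0+(i\partial\bar\partial\psi)^-$ is not positive at a maximum point of $\psi$, so $T=1/\Lambda$. Moreover, we shall see that before time $T$ the volume form of $g_t$ can neither collapse nor blow up. Nevertheless the conjecture is false. By an \emph{HKT class} we mean the class of the fundamental form of an HKT metric, and a metric lies in the class if its fundamental form does.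

\begin{theorem}\label{thm:A}
Let $c=4\cdot10^6$ and $M=(\mathbb H^2\setminus\{0\})/\langle\gamma\rangle$, where $\gamma(x,y)=(2^cx,2y)$ and $I,J,K$ are the left multiplications by $i,j,k$; thus $M\cong S^1\times S^7$ and $n=2$. There is an HKT class on $M$, with $T=\frac1{2(c+1)}$ for every metric in it, such that for every $\varepsilon>0$ the class contains an HKT metric $g_0$ whose flow has $T_{\max}<\varepsilon$. In particular the conjecture is false.
\end{theorem}

\begin{theorem}\label{thm:B}
\begin{itemize}
\item[(i)] On every compact HKT manifold, $T_{\max}\le T$.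
\item[(ii)] If $n=1$, then $T_{\max}=T$.
\item[(iii)] For every $n\ge2$ there are a compact hypercomplex manifold of quaternionic dimension $n$ and a fixed HKT class with $0<T<\infty$ in which $T_{\max}$ takes arbitrarily small values.
\end{itemize}
So the conjecture holds for all compact HKT manifolds of quaternionic dimension $n$ if and only if $n=1$, and for $n\ge2$ there is not even a bound $T_{\max}\ge\kappa T$ with $\kappa>0$.
\end{theorem}

The proof of Theorem~\ref{thm:A} runs as follows. The evolving metric is the quaternionic Hessian of a potential $u$, and $u$ moves with speed the logarithm of the determinant of this Hessian. We start from a potential that has, along a bounded part of the hypercomplex submanifold $\{x=0\}$, a cusp $|x|^{1/10}$ whose tip has been rounded off. Near the tip the determinant is huge, so $u$ is pushed up very fast just off $\{x=0\}$. On $\{x=0\}$ itself $u$ cannot follow: positivity of the metric makes $u$ subharmonic there, and its values are pinned from the region where there is no cusp. A comparison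 argument then shows that after a short time $u$ would lie above a genuine cusp, which a smooth function cannot do.

Section~\ref{sec:scalar} reduces the flow to a scalar equation and proves (i), and Section~\ref{sec:one} proves (ii). Sections~\ref{sec:H2}--\ref{sec:contra} prove Theorem~\ref{thm:A}; the cusp is constructed in Section~\ref{sec:cusp}. Section~\ref{sec:prod} deduces (iii).

\section{The scalar equation and the volume form}\label{sec:scalar}

In this section $M$ is any compact hypercomplex manifold and $g_0$ any hyperhermitian metric; the HKT condition is not used. All functions are real valued.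

A real $(1,1)$-form $\alpha$ corresponds to the symmetric $I$-invariant tensor $h=\alpha(\cdot,I\cdot)$; for example $\omega(V,IW)=g(IV,IW)=g(V,W)$. We order forms by their tensors. The tensor of $\alpha^-$ is
\[
\tfrac12\big(\alpha(V,IW)-\alpha(JV,JIW)\big)=\tfrac12\big(\alpha(V,IW)+\alpha(JV,IJW)\big)=h^+(V,W).
\]
Hence positive $J$-anti-invariant $(1,1)$-forms are the fundamental forms of hyperhermitian metrics, $\alpha\le0$ implies $\alpha^-\le0$, and \eqref{eq:flow} reads $\partial_t\omega_t=-\operatorname{Ric}_I(\omega_t)^-$. Let $\operatorname{tr}_\omega\alpha=2n\,\alpha\wedge\omega^{2n-1}/\omega^{2n}=\frac12\operatorname{tr}_gh$; this is the derivative of $\log\omega^{2n}$ in the direction $\alpha$, and $\operatorname{tr}_\omega\omega=2n$. Since $J$ is $g$-orthogonal, $\operatorname{tr}_gh^+=\operatorname{tr}_gh$, so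
\[
\operatorname{tr}_\omega(i\partial\bar\partial f)^-=\operatorname{tr}_\omega i\partial\bar\partial f=:\Delta_\omega f .
\]
In holomorphic coordinates with $\omega=i\sum g_{j\bar k}\,dz^j\wedge d\bar z^k$ this is the elliptic operator $\sum g^{j\bar k}\partial_j\partial_{\bar k}$.

The maximum principle is used throughout in one form. If a continuous function $f$ on $M\times[t_0,t_1]$ attains its maximum at a point with $t>t_0$ near which it is smooth, then there $\partial_tf\ge0$ and $(i\partial\bar\partial f)^-\le0$, hence $\Delta_\omega f\le0$; at a minimum the inequalities are reversed. We combine this with the fact that $0<\omega\le\omega'$ implies $\omega^{2n}\le\omega'^{\,2n}$.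

Write $\operatorname{Ric}_0=\operatorname{Ric}_I(\omega_0)$. For a solution $\omega_t$ of the flow put
\[
w=\log(\omega_t^{2n}/\omega_0^{2n}),\qquad \varphi=\int_0^tw\,dt' .
\]
By \eqref{eq:ricdiff}, $\partial_t\omega_t=-\operatorname{Ric}_0^-+(i\partial\bar\partial w)^-$. Integrating,
\begin{equation}\label{eq:potential}
\omega_t=\omega_0-t\operatorname{Ric}_0^-+(i\partial\bar\partial\varphi)^-,\qquad \partial_t\varphi=\log(\omega_t^{2n}/\omega_0^{2n}),\qquad\varphi|_{t=0}=0 .
\end{equation}
Conversely, if $\varphi$ solves \eqref{eq:potential} with $\omega_t>0$ defined by the first equation, then differentiating that equation shows that $\omega_t$ solves the flow. So the flow is a scalar equation for $\varphi$ with linearization $\partial_t-\Delta_{\omega_t}$.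

Well-posedness means that every smooth hyperhermitian $g_0$ is the initial value of a unique smooth solution on some interval $[0,\varepsilon)$. Existence is short-time existence for the strictly parabolic equation \eqref{eq:potential}. For uniqueness let $\varphi,\varphi'$ be two solutions and $\eta>0$. At a maximum of $\varphi-\varphi'-\eta t$ with $t>0$ we would have $\partial_t\varphi\ge\partial_t\varphi'+\eta$ and $0<\omega_t\le\omega'_t$, and the latter gives $\partial_t\varphi\le\partial_t\varphi'$. So $\varphi-\varphi'\le\eta t$; let $\eta\to0$ and exchange the roles. A consequence is the \emph{continuation principle}: if $T_{\max}<\infty$, then $g_t$ does not converge smoothly to a metric as $t\to T_{\max}$, since otherwise the flow could be restarted from the limit.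

\begin{proof}[Proof of Theorem~\ref{thm:B}(i)]
If the flow exists at time $t$, then by \eqref{eq:potential} the positive form $\omega_t$ represents $[\omega_0]_{\rm HKT}-t\,c_1^{\rm HKT}(M)$, so $t\le T$.
\end{proof}

The next proposition collects what the maximum principle gives in every dimension. Part (b) is the core of the case $n=1$, and part (a) is used again in the counterexample.

\begin{proposition}\label{prop:volume}
\begin{itemize}
\item[(a)] On $M\times[0,T_{\max})$ one has $tw\le\varphi+2nt$.
\item[(b)] If $T_{\max}<T$, then $\varphi$ and $w$ are bounded on $M\times[0,T_{\max})$.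
\end{itemize}
\end{proposition}

\begin{proof}
Let $\mathcal H=\partial_t-\Delta_{\omega_t}$ and $\operatorname{tr}=\operatorname{tr}_{\omega_t}$. Since $\partial_tw=\operatorname{tr}\partial_t\omega_t$, and since the trace of \eqref{eq:potential} is $2n=\operatorname{tr}\omega_0-t\operatorname{tr}\operatorname{Ric}_0^-+\Delta_{\omega_t}\varphi$,
\[
\mathcal Hw=-\operatorname{tr}\operatorname{Ric}_0^-,\qquad \mathcal H\varphi=w-2n+\operatorname{tr}\omega_0-t\operatorname{tr}\operatorname{Ric}_0^- .
\]
(a) The terms with $\operatorname{Ric}_0^-$, which have no sign, cancel in $\mathcal H(tw-\varphi-2nt)=-\operatorname{tr}\omega_0<0$. At a maximum with $t>0$ the left side would be $\ge0$, so the maximum over $M\times[0,t']$ is attained at $t=0$, where the function vanishes.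

(b) The set of $t$ in the definition of $T$ is an interval containing $0$: if $\omega_0-t\operatorname{Ric}_0^-+(i\partial\bar\partial\psi)^->0$, take convex combinations with $\omega_0$. So there are $t_1\in(T_{\max},T)$ and $\psi_1$ with $\chi_1:=\omega_0-t_1\operatorname{Ric}_0^-+(i\partial\bar\partial\psi_1)^->0$. Put $\hat\omega_t=(1-\frac t{t_1})\omega_0+\frac t{t_1}\chi_1$ and $\tilde\varphi=\varphi-\frac t{t_1}\psi_1$. Then
\[
\omega_t=\hat\omega_t+(i\partial\bar\partial\tilde\varphi)^-,\qquad\partial_t\tilde\varphi=\log(\omega_t^{2n}/\omega_0^{2n})-\psi_1/t_1,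
\]
and $C=\sup|\log(\hat\omega_t^{2n}/\omega_0^{2n})-\psi_1/t_1|$ over $M\times[0,t_1]$ is finite. At a maximum of $\tilde\varphi-(C+1)t$ with $t>0$ we would have $\partial_t\tilde\varphi\ge C+1$ and $\omega_t\le\hat\omega_t$, hence $\partial_t\tilde\varphi\le C$. At a minimum of $\tilde\varphi+(C+1)t$ with $t>0$ we would have $\partial_t\tilde\varphi\le-C-1$ and $\omega_t\ge\hat\omega_t$, hence $\partial_t\tilde\varphi\ge-C$. So $|\tilde\varphi|\le(C+1)t$ and $\varphi$ is bounded. By (a), $w$ is bounded above for $t\ge T_{\max}/2$, and it is bounded on $[0,T_{\max}/2]$ by continuity. Finally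
\[
\mathcal H\big((t_1-t)w+\varphi+2nt-\psi_1\big)=\operatorname{tr}\omega_0-t_1\operatorname{tr}\operatorname{Ric}_0^-+\Delta_{\omega_t}\psi_1=\operatorname{tr}\chi_1>0,
\]
so this function is bounded below by its minimum at $t=0$. As $t_1-t\ge t_1-T_{\max}>0$, $w$ is bounded below.
\end{proof}

Thus a singularity before time $T$ is invisible to the volume form. For $n=1$ the volume form determines the metric; for $n\ge2$ it does not.

\section{Quaternionic dimension one}\label{sec:one}

\begin{proof}[Proof of Theorem~\ref{thm:B}(ii)]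
Let $n=1$. Every hyperhermitian metric is HKT, because $\partial\Omega$ has type $(3,0)$ on a complex surface. A symmetric form on $\mathbb H$ invariant under $I,J,K$ is a multiple of the Euclidean one (see \eqref{eq:form} below with one variable), so $g_t=e^{w/2}g_0$ and $\operatorname{Ric}_0^-=r_0\omega_0$ for a smooth function $r_0$. The evolution equation $\mathcal Hw=-\operatorname{tr}\operatorname{Ric}_0^-$ becomes
\begin{equation}\label{eq:n1}
\partial_tw=e^{-w/2}\Delta_{\omega_0}w-2e^{-w/2}r_0 .
\end{equation}
Suppose $T_{\max}<T$. By Proposition~\ref{prop:volume}(b), $w$ is bounded on $[0,T_{\max})$. In finitely many holomorphic charts, \eqref{eq:n1} is then a linear equation $\partial_tw=\sum a^{jk}\partial_j\partial_kw+f$ with bounded, uniformly elliptic coefficients and bounded $f$.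

We use two interior estimates for such equations on parabolic cylinders. The Krylov--Safonov estimate bounds the parabolic H\"older norm $C^{\alpha,\alpha/2}$ of $w$ on a smaller cylinder, for some $\alpha\in(0,1)$, in terms of $\sup|w|$, $\sup|f|$, the ellipticity constants and the cylinders; no regularity of $a^{jk}$ enters. The Schauder estimate bounds the norm $C^{2+\alpha,1+\alpha/2}$ on a smaller cylinder if also the $C^{\alpha,\alpha/2}$ norms of $a^{jk}$ and $f$ are bounded.

Fix $\tau_0\in(0,T_{\max}/2)$. The first estimate bounds $w$, hence $a^{jk}$ and $f$, in $C^{\alpha,\alpha/2}$ on $[\tau_0,T_{\max})$; the second then bounds $w$ in $C^{2+\alpha,1+\alpha/2}$ on a slightly shorter time interval with the same endpoint. Each spatial derivative of $w$ solves an equation with the same leading coefficients and a right-hand side that is now H\"older bounded, so the Schauder estimate applies again, and by induction all derivatives of $w$ are bounded on $[2\tau_0,T_{\max})$. Hence $g_t=e^{w/2}g_0$ converges smoothly to a metric as $t\to T_{\max}$,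 against the continuation principle. So $T_{\max}\ge T$, and (i) gives equality.
\end{proof}

\section{Quaternionic Hessians on a Hopf manifold}\label{sec:H2}

Let $X=\mathbb H^2\setminus\{0\}$ with coordinates $(x,y)$, and write $y=y_1+y_2j$ with $y_1,y_2\in\mathbb C$. Since $iy=iy_1+iy_2j$, the functions $y_1,y_2$ are $I$-holomorphic. Tangent vectors are pairs $V=(V_1,V_2)\in\mathbb H^2$, and $\langle v,v'\rangle=\operatorname{Re}(v\bar v')$ on $\mathbb H$.

\subsection{The operator $Q$}
For a function $u$ with Euclidean Hessian $\nabla^2u$ let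
\[
Q(u)(V,W)=\tfrac14\sum_{L\in\{1,I,J,K\}}\nabla^2u(LV,LW).
\]
The vectors $V,IV,JV,KV$ are orthogonal of equal length, so $Q(u)(V,V)$ is $\frac14|V|^2$ times the Laplacian of $u$ along the quaternionic line in the direction $V$. One has $(i\partial\bar\partial u)(V,IW)=\frac12(\nabla^2u(V,W)+\nabla^2u(IV,IW))$: both sides are symmetric, and for $V=W$ this is the identity $i\partial\bar\partial u=\frac12\Delta u\,dA$ on the complex line through $V$. Averaging over $J$ and using $IJ=K$, we see that $Q(u)$ is the tensor of $(i\partial\bar\partial u)^-$. In particular $Q(u)=0$ if $u$ is $I$-pluriharmonic, as $\log|y_1|$ and $\log|y_2|$ are where defined.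

\begin{lemma}\label{lem:HKT}
If $Q(u)>0$, then $g=Q(u)$ is an HKT metric.
\end{lemma}

\begin{proof}
The tensor $g$ is hyperhermitian, and $\Omega(V,W)=g(JV,W)+ig(KV,W)$ with $K=-JI$. If $IV=-iV$, then $KV=iJV$ and $\Omega(V,W)=0$; so $\Omega$ has type $(2,0)$. Let $V,W$ be constant fields of type $(1,0)$. Then $KV=-iJV$ and $\Omega(V,W)=2g(JV,W)=\frac12\sum_L\nabla^2u(LJV,LW)$. The terms $L=1$ and $L=I$ both equal $\nabla^2u(JV,W)$, because $IJV=-iJV$ and $IW=iW$. The terms $L=J$ and $L=K$ both equal $-\nabla^2u(V,JW)$, because $J^2V=-V$, $KJV=-IV=-iV$ and $KW=-iJW$. Hence $\Omega(V,W)=\nabla^2u(JV,W)-\nabla^2u(V,JW)$. For constant $V,W,Z$ of type $(1,0)$, $\partial\Omega(V,W,Z)=d\Omega(V,W,Z)$ is the cyclic sum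
\begin{align*}
\nabla^3u(JV,W,Z)&-\nabla^3u(V,JW,Z)+\nabla^3u(JW,Z,V)\\
&-\nabla^3u(W,JZ,V)+\nabla^3u(JZ,V,W)-\nabla^3u(Z,JV,W),
\end{align*}
and the terms cancel in pairs because $\nabla^3u$ is symmetric.
\end{proof}

\subsection{The determinant and the flow}
A real-linear map $\mathbb H\to\mathbb H$ commuting with left multiplication by $i,j,k$ is a right multiplication $v\mapsto va$, with transpose $v\mapsto v\bar a$. Therefore a hyperhermitian symmetric form on $\mathbb H^2$ is
\begin{equation}\label{eq:form}
g(V,V)=a_{11}|V_1|^2+2\operatorname{Re}(V_1a_{12}\bar V_2)+a_{22}|V_2|^2,\qquad a_{11},a_{22}\in\mathbb R,\ a_{12}\in\mathbb H .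
\end{equation}
Put $\det g=a_{11}a_{22}-|a_{12}|^2$. If $a_{11}\ne0$, completing the square gives
\[
g(V,V)=a_{11}\big|V_1+V_2\bar a_{12}/a_{11}\big|^2+\frac{\det g}{a_{11}}|V_2|^2 .
\]
So $g>0$ if and only if $a_{11}>0$ and $\det g>0$, and then the real $8\times8$ determinant of $g$ is $(\det g)^4$. It follows that $0<g\le g'$ implies $\det g\le\det g'$, and that $\log\omega^4=2\log\det g+{\rm const}$. Thus $\operatorname{Ric}_I(g)^+=-2Q(\log\det g)$, and in the time variable $s=2t$ the flow reads
\begin{equation}\label{eq:flowS}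
\partial_sg=Q(\log\det g).
\end{equation}

All functions in the construction depend on $x$ only through $|x|$. For such $u$ put $\ell=\log|x|^2$, so that $\partial_\ell=\frac12|x|\partial_{|x|}$. In $\mathbb R^4$ the radial Laplacian is $|x|^{-2}\big((|x|\partial_{|x|})^2+2|x|\partial_{|x|}\big)$, hence
\[
a_{11}=\tfrac14\Delta_xu=|x|^{-2}(u_{\ell\ell}+u_\ell),\qquad a_{22}=\tfrac14\Delta_yu .
\]
With $v=x/|x|$ and $v'=\nabla_y\partial_{|x|}u$, the mixed Hessian is $\langle v,V_1\rangle\langle v',V_2\rangle$. Since $\langle v,LV_1\rangle$ is the component of $v\bar V_1$ along the unit quaternion of $L$,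
\[
\tfrac14\sum_L\langle v,LV_1\rangle\langle v',LV_2\rangle=\tfrac14\langle v\bar V_1,v'\bar V_2\rangle=\tfrac14\operatorname{Re}(V_1\bar vv'\bar V_2).
\]
So $a_{12}=\frac14\bar vv'$ and $|a_{12}|^2=\frac14|x|^{-2}|\nabla_yu_\ell|^2$, which gives
\begin{equation}\label{eq:detradial}
\det Q(u)=\tfrac14|x|^{-2}\big[(u_{\ell\ell}+u_\ell)\,\Delta_yu-|\nabla_yu_\ell|^2\big].
\end{equation}
In particular $Q(\log|x|^2)=|x|^{-2}|V_1|^2$, by symmetry $Q(\log|y|^2)=|y|^{-2}|V_2|^2$, and $Q(u)=\frac14\Delta_yu\,|V_2|^2$ if $u=u(y)$.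

\subsection{Gluing}
If $\Phi$ is smooth, convex and nondecreasing in each variable, then
\begin{equation}\label{eq:convex}
Q\big(\Phi(w_1,\dots,w_l)\big)\ge\sum_i\Phi_i\,Q(w_i),\qquad\Phi_i\ge0,
\end{equation}
because the remaining part of the Hessian is $\sum\Phi_{ij}\,dw_i\,dw_j\ge0$. This applies to $\log\sum e^{w_i}$, whose first partials are positive, and to the regularized maximum
\[
M_\theta(p,q)=\tfrac12(p+q)+\tfrac12\mu_\theta(p-q),
\]
where $\mu_\theta$ is the convolution of $|\cdot|$ with a smooth even probability density supported in $[-\theta,\theta]$. The function $\mu_\theta$ is smooth and convex, $|\mu_\theta'|\le1$, $|v|\le\mu_\theta(v)\le|v|+\theta$, and $\mu_\theta(v)=|v|$ for $|v|\ge\theta$. Hence $\max\le M_\theta\le\max+\frac\theta2$, $M_\theta=\max$ if $|p-q|\ge\theta$, the first partials of $M_\theta$ are $\ge0$ with sum $1$, and $M_\theta(p+t,q+t)=M_\theta(p,q)+t$.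

\subsection{The manifold $M$, degrees, and the time $T$}
Let $\gamma_\tau(x,y)=(2^{c\tau}x,2^\tau y)$. Along each orbit the Euclidean norm increases from $0$ to $\infty$ with positive derivative, so $(\tau,z)\mapsto\gamma_\tau z$ is a diffeomorphism $\mathbb R\times S^7\to X$, and $M=X/\langle\gamma_1\rangle\cong S^1\times S^7$ is compact. As $\gamma=\gamma_1$ commutes with $I,J,K$, the hypercomplex structure descends.

A function $f$ on a $\gamma$-invariant subset of $X$ has \emph{degree $d$} if $f\circ\gamma=f+2d\log2$. Smooth functions of degree $0$ on $X$ are the smooth functions on $M$. If $f$ has a degree, then $Q(f)$ is $\gamma$-invariant, since $\gamma^*Q(f)=Q(f\circ\gamma)$. If $g$ is $\gamma$-invariant and hyperhermitian, then $\det g=2^{2c+2}(\det g)\circ\gamma$; for $g>0$ the function $\log\det g$ has degree $-(c+1)$. The last property of $M_\theta$ shows that it preserves the degree. By \eqref{eq:flowS}, a potential of degree $1$ loses degree at rate $c+1$ and reaches degree $0$ at $s=\frac1{c+1}$; this explains the value of $T$.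

\begin{example}
Replace $c$ by $1$ and let $p=\log(|x|^2+|y|^2)$. At $(x,0)$, expanding $p=\log|x|^2+|y|^2|x|^{-2}+O(|y|^4)$ gives $Q(p)=|x|^{-2}(|V_1|^2+2|V_2|^2)$. Right multiplication by quaternionic unitary $2\times2$ matrices commutes with $I,J,K$, preserves $p$ and is transitive on spheres, so $Q(p)>0$ and $\det Q(p)=2e^{-2p}$ everywhere. Hence $\operatorname{Ric}_I(g_0)^+=4g_0$ for $g_0=Q(p)$, and $T_{\max}=T=\frac14$.
\end{example}

For $c>1$ we glue two candidates, each of which fails on one coordinate axis. The functions $|y|^{2c}$, $|y_1|^{2c}$, $|y_2|^{2c}$ are polynomials because $c$ is an integer.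

\begin{lemma}\label{lem:T}
There is a smooth function $p$ of degree $1$ on $X$, radial in $x$, with $Q(p)>0$. Every metric in the class of $Q(p)$ is HKT and has $T=\frac1{2(c+1)}$.
\end{lemma}

\begin{proof}
Let $p_1=\frac1c\log(|x|^2+e^{2c}|y|^{2c})-1$ on $X$ and $p_2=\log(|x|^{2/c}+|y|^2)$ on $\{x\ne0\}$; both are smooth of degree $1$. Where $x,y\ne0$, \eqref{eq:convex} bounds $Q(p_1)$ and $Q(p_2)$ below by positive combinations of $Q(\log|x|^2)$ and $Q(\log|y|^2)$, so both are positive. From $p_1=\log|y|^2+1+\frac1ce^{-2c}|y|^{-2c}|x|^2+O(|x|^4)$ and $p_2=\frac1c\log|x|^2+|x|^{-2/c}|y|^2+O(|y|^4)$ we get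
\[
Q(p_1)|_{x=0}=\tfrac2ce^{-2c}|y|^{-2c}|V_1|^2+|y|^{-2}|V_2|^2>0,\qquad Q(p_2)|_{y=0}=\tfrac1c|x|^{-2}|V_1|^2+2|x|^{-2/c}|V_2|^2>0 .
\]
Also $p_1-p_2\to1$ as $x\to0$ with $y\ne0$, and $p_1-p_2=-1$ at $y=0$. So $p=M_{1/2}(p_1,p_2)$ equals $p_1$ near $\{x=0\}$ and $p_2$ near $\{y=0\}$, and elsewhere $Q(p)>0$ by \eqref{eq:convex}.

A metric in the class is $g_0=Q(p+\psi_0)>0$ with $\psi_0\in C^\infty(M)$; it is HKT by Lemma~\ref{lem:HKT}. The elements of $[\omega_0]_{\rm HKT}-t\,c_1^{\rm HKT}(M)$ have tensors $Q(p+s\log\det g_0+\psi)$ with $s=2t$ and $\psi\in C^\infty(M)$. For $s<\frac1{c+1}$ take $\psi=-s(\log\det g_0+(c+1)p)$, which has degree $0$; the tensor is $(1-(c+1)s)Q(p)>0$. If $s\ge\frac1{c+1}$ and the tensor were positive, adding $((c+1)s-1)p$ to the argument would give a function of degree $0$ with $Q>0$ on all of $M$, which is impossible at its maximum.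
\end{proof}

Finally put $R=|y_1|$ and, where $y_1\ne0$,
\[
r=|x|/R^c,\qquad\xi=|y_2|/R .
\]
Both are $\gamma$-invariant, while $\log R^2$ has degree $1$ and $Q(\log R^2)=0$. A set $\{y_1\ne0,\ r\le r_0,\ \xi\le\xi_0\}$ is closed in $X$, since $y_1\to0$ in it forces $x,y_2\to0$; so it is compact modulo $\gamma$. Conditions on $r$ or $\xi$ always include $y_1\ne0$. We call $\{x=0\}$ the \emph{axis}.

\section{A cusp along a bounded part of the axis}\label{sec:cusp}

Let $\lambda=\log r^2=\ell-2c\log R$ and consider $u=u(\lambda,\xi)$, smooth in $\xi^2$; formulas at $\xi=0$ are read by continuity. Then $\partial_\ell=\partial_\lambda$, and at fixed $x,y_2$ one has $\partial_{\log R}=-P$ with $P=2c\,\partial_\lambda+\xi\partial_\xi$. With $\Delta_\xi u=u_{\xi\xi}+u_\xi/\xi$, polar coordinates in $y_1$ and $y_2$ give $R^2\Delta_yu=P^2u+\Delta_\xi u$ and $R^2|\nabla_yu_\lambda|^2=(Pu_\lambda)^2+u_{\lambda\xi}^2$, where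
\[
P^2u=4c^2u_{\lambda\lambda}+4c\xi u_{\lambda\xi}+\xi^2\Delta_\xi u,\qquad (Pu_\lambda)^2=4c^2u_{\lambda\lambda}^2+4c\xi u_{\lambda\lambda}u_{\lambda\xi}+\xi^2u_{\lambda\xi}^2 .
\]
In \eqref{eq:detradial} the terms $4c^2u_{\lambda\lambda}^2$ and $4c\xi u_{\lambda\lambda}u_{\lambda\xi}$ cancel, and $\det Q(u)=\frac14|x|^{-2}R^{-2}\mathcal N$ with
\begin{equation}\label{eq:N}
\mathcal N=(1+\xi^2)\big[(u_{\lambda\lambda}+u_\lambda)\Delta_\xi u-u_{\lambda\xi}^2\big]+4c\,u_\lambda\,(c\,u_{\lambda\lambda}+\xi u_{\lambda\xi}).
\end{equation}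
The last term comes from the summand $u_\ell$ in $a_{11}$, and everything rests on it.

\begin{example}\label{ex:cusp}
Let $u=r^{2a}=e^{a\lambda}$ with $0<a<\frac12$. Then $\mathcal N=4c^2u_\lambda u_{\lambda\lambda}=4c^2a^3r^{4a}$, so $Q(r^{2a})>0$ off the axis, and since $|x|=rR^c$,
\[
R^{2c+2}\det Q(\log R^2+Ar^{2a})=A^2c^2a^3\,r^{4a-2}\to\infty\qquad(r\to0).
\]
Write $x=x_1+x_2j$. The function $r^{2a}$ depends only on the two holomorphic functions $x_1/y_1^c$, $x_2/y_1^c$ on an open subset of $\mathbb C^4$, so $i\partial\bar\partial r^{2a}$ is degenerate; averaging over $J$ makes it definite, with a determinant proportional to $(ca)^2$. At height $m\sim r^{2a}$ above the tip the normalized determinant is of order $m^{2-1/a}$.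
\end{example}

The cusp of Example~\ref{ex:cusp} extends over all $\xi$, whereas the pinning argument needs a part of the axis without a cusp. So we want a function that is comparable to $r^{2a}$ for small $\xi$, vanishes for larger $\xi$, and has $Q>0$ where it is positive. For $i\partial\bar\partial$ in place of $Q$ this is impossible: on a complex line with $x_1,x_2,y_1$ fixed such a function would be subharmonic where positive and vanish for large $|y_2|$, against the maximum principle. For $Q$ the surplus $4c^2u_\lambda u_{\lambda\lambda}$ in \eqref{eq:N} pays for the necessary concavity in $\xi$.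

The first attempt is $u=E\,\Theta_+^{\,p}$ with $E=r^{2a}$ and $\Theta=1-k\xi^2$. As $\Theta\downarrow0$, \eqref{eq:N} gives $\mathcal N=(1+\xi^2)E^2\Theta_\xi^2\,pa(p-1-a)\Theta^{2p-2}+O(\Theta^{2p-1})$. So $p\ge1+a$ is needed, and then the determinant vanishes at the edge of the support, where the comparison argument needs a lower bound. Replacing $\Theta$ by $\tau=\Theta+E$ tilts the edge. For $u=E\tau^p$ every term of $\mathcal N$ then carries the factor $\tau^{2p-3}$, and the choice $p=\frac32$ removes it.

Fix $a=\frac1{20}$ and $N=ca=2\cdot10^5$, and for $k>0$ let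
\[
\Psi_k(r,\xi)=r^{2a}\,\big(1-k\xi^2+r^{2a}\big)_+^{3/2}.
\]

\begin{lemma}\label{lem:cusp}
Let $108N\le k\le N^2/400$ and $\rho>0$. Where $0<r\le\rho$ and it is positive, the function $\Psi_k(r/\rho,\xi)$ satisfies
\[
Q>0,\qquad\det Q\ge\tfrac{ka}4\,|x|^{-2}R^{-2}(r/\rho)^{8a}.
\]
\end{lemma}

\begin{proof}
The substitution $x\mapsto x/\rho$ multiplies $a_{11},a_{12},a_{22}$ by $\rho^{-2},\rho^{-1},1$ and $\det Q$ by $\rho^{-2}$, which is absorbed by $|x/\rho|^{-2}$. So let $\rho=1$, and $u=E\tau^{3/2}$ with $E=e^{a\lambda}\in(0,1]$, $\tau=\Theta+E>0$. We have $\tau_\lambda=aE$, $\Theta_\xi^2=4k(1-\Theta)$, $\Delta_\xi\Theta=-4k$, $\xi\Theta_\xi=-2(1-\Theta)$. Differentiating,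
\begin{align*}
u_\lambda&=E\tau^{1/2}B_1, & B_1&=a\tau+\tfrac32aE,\\
u_{\lambda\lambda}&=E\tau^{-1/2}B_2, & B_2&=a^2\tau^2+\tfrac92a^2E\tau+\tfrac34a^2E^2,\\
u_{\lambda\xi}&=E\Theta_\xi\tau^{-1/2}B_3, & B_3&=\tfrac32a\tau+\tfrac34aE,\\
u_{\lambda\lambda}+u_\lambda&=E\tau^{-1/2}B_4, & B_4&=(a^2+a)\tau^2+\tfrac32a(3a+1)E\tau+\tfrac34a^2E^2,
\end{align*}
and $\Delta_\xi u=E\big[\frac34\tau^{-1/2}\Theta_\xi^2-6k\tau^{1/2}\big]$. The square bracket in \eqref{eq:N} equals $E^2\big[\Theta_\xi^2\tau^{-1}(\frac34B_4-B_3^2)-6kB_4\big]$. In $\frac34B_4-B_3^2$ the coefficient of $\tau^2$ is $\frac34(a^2+a)-\frac94a^2=\frac32a(\frac12-a)$, that of $E\tau$ is $\frac98a(3a+1)-\frac94a^2=\frac98a(1+a)$, and that of $E^2$ is $\frac9{16}a^2-\frac9{16}a^2=0$. Hence $\mathcal N=E^2\mathcal B$, where $B_5=\frac32a(\frac12-a)\tau+\frac98a(1+a)E$ and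
\[
\mathcal B=4k(1+\xi^2)\big\{(1-\Theta)B_5-\tfrac32B_4\big\}+4cB_1\big\{cB_2-2(1-\Theta)B_3\big\}.
\]
Let $S=\tau+E=\Theta+2E\le3$. From $\tau>0$ we get $0\le1-\Theta=k\xi^2<2$, so $1\le1+\xi^2\le2$. Comparing coefficients with $S$ and $S^2=\tau^2+2E\tau+E^2$, and using only $a\le\frac14$,
\[
B_5\ge\tfrac38aS,\qquad aS\le B_1\le\tfrac32aS,\qquad B_2\ge\tfrac34a^2S^2,\qquad B_3\le\tfrac32aS,\qquad B_4\le\tfrac{21}{16}aS^2 ;
\]
for $B_4$ the three coefficients are at most $\frac54a$, $\frac{21}8a$, $\frac3{16}a$. Thus $\frac32B_4\le2aS^2$, and the cross term satisfies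
\[
8cB_1B_3(1-\Theta)\le18ca^2(1-\Theta)S^2\le54Na(1-\Theta)S\le\tfrac12ka(1-\Theta)S
\]
because $k\ge108N$. Altogether, with $c^2a^3=N^2a$,
\[
\mathcal B\ge\tfrac32ka(1-\Theta)S-16kaS^2+3N^2aS^3-\tfrac12ka(1-\Theta)S=ka(1-\Theta)S-16kaS^2+3N^2aS^3 .
\]
The negative term is beaten by the first term near the edge of the support and by the third term elsewhere. If $S\le\frac1{64}$, then $\Theta\le\tau\le\frac1{64}$ and $\mathcal B\ge kaS(\frac{63}{64}-\frac{16}{64})\ge\frac12kaS\ge kaS^2$. If $S\ge\frac1{64}$, then $\mathcal B\ge aS^2(\frac3{64}N^2-16k)\ge kaS^2$, because $k\le N^2/400\le3N^2/1088$. As $S\ge E$, we obtain $\mathcal N\ge kaE^4=ka\,r^{8a}$. Together with $a_{11}=|x|^{-2}E\tau^{-1/2}B_4>0$ this proves the lemma.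
\end{proof}

From now on $k=108N$ and $\xi_1=\sqrt{2/k}$, so that $2\xi_1<1$. We use the lemma for $k$, to build the initial data, and for $4k$, to build a barrier supported well inside the initial cusp. Both values are admissible because $432N\le N^2/400$; this inequality is what forces $c$ to be large. For $r\le1$,
\begin{equation}\label{eq:supp}
\Psi_k,\Psi_{4k}\le2^{3/2}<3,\qquad\Psi_k=0\ \text{ for }\xi\ge\xi_1,\qquad\Psi_{4k}=0\ \text{ for }\xi\ge\xi_1/2 .
\end{equation}

\section{The initial metrics}\label{sec:initial}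

Near the part $\xi\le1$ of the axis the initial potential should look like $\log R^2+A\Psi_k$, with $A=\frac1{20c}$. This function is neither smooth, nor defined at $y_1=0$, nor strictly $Q$-positive where $\Psi_k=0$. We cure these defects in turn, after fixing three auxiliary functions. All functions below are radial in $x$.

\subsection{Fixed functions and constants}
\emph{A global substitute $q$ for $\log R^2$.} Let $q_1=\frac1c\log(|x|^2+|y_1|^{2c})$, $q_2=\frac1c\log(|x|^2+|y_1|^{2c}+|y_2|^{2c})-\frac2c$ and $q=M_{1/c}(q_1,q_2)$. Near $\{x=y_1=0\}$, where $q_1\to-\infty$, we have $q=q_2$; so $q$ is smooth of degree $1$ on $X$. By \eqref{eq:convex}, $Q(q)\ge0$ where $x,y_1,y_2$ are all nonzero, hence everywhere by continuity. For $\xi\le1$ we have $q_2-q_1\le\frac1c(\log2-2)<-\frac1c$, so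
\begin{equation}\label{eq:q}
q=q_1=\log R^2+\tfrac1c\log(1+r^2)\qquad(\xi\le1).
\end{equation}

\emph{A reference determinant $e^F$.} Let $\eta$ be smooth with $\eta=1$ on $[0,1]$ and $\eta=0$ on $[2,\infty)$, let $\chi=\eta(\xi)\eta(r)$, extended by $0$ to $y_1=0$, and put $F=-(c+1)\big(p+\chi(\log R^2-p)\big)$. Then $F$ is smooth of degree $-(c+1)$, and
\[
e^F=R^{-2c-2},\qquad Q(F)=0\qquad\text{on }\mathcal T:=\{r\le1,\ \xi\le1\}.
\]
With this normalization the equation for the potential has no extra terms on $\mathcal T$.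

\emph{A smooth function $b$ above the cusp.} Let $b=q+3A\chi_1(\xi)\chi_2(r)$ with smooth cutoffs with values in $[0,1]$: $\chi_1=1$ for $\xi\le\xi_1$ and $\chi_1=0$ for $\xi\ge2\xi_1$; $\chi_2=1$ for $r\le1$ and $\chi_2=0$ for $r\ge2$. Then $b\ge q$ is smooth of degree $1$, and by \eqref{eq:q}
\begin{equation}\label{eq:btouch}
b=\log R^2\qquad\text{on }\{x=0,\ \xi=2\xi_1\}.
\end{equation}
No sign of $Q(b)$ is needed.

\emph{Constants.} The tensors $Q(p)>0$, $Q(F)$, $Q(b)$ and the functions $e^{-F}\det Q(p)$, $e^{-F}\det Q(b+sF)$, $p-q$ are $\gamma$-invariant. By compactness there are $C_1,C_2\ge1$ and $C_3\ge0$ with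
\[
Q(F)\ge-C_1Q(p),\qquad\tfrac14\det Q(p)\ge C_2^{-1}e^F,\qquad\det Q(b+sF)\le e^{C_3}e^F\quad(0\le s\le1),
\]
and we put $C_4=\sup|p-q|+3A+2$. These and the later constants $C_5,C_6$ do not depend on the parameter $\rho$.

\subsection{The potentials $u_0$}
Let $\rho\in(0,\frac12)$ be small, and set
\[
m=\tfrac A3\rho^{2a},\qquad\delta=\frac m{16\log(1/m)},\qquad\delta'=2C_1\delta,
\]
with $\delta,\delta'<1$. Here $m$ is the height of the cusp at $r=\rho$, and $\delta\ll m$ is both the height at which the tip is cut off and the time by which the flow will have broken down. On $\mathcal U=\{r<1,\xi<1\}$ let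
\[
\nu=M_{\delta/2}\big(q+\delta,\ \log R^2+A\Psi_k\big),
\]
and let $\nu=q+\delta$ on $X\setminus\mathcal U$.

\begin{lemma}\label{lem:u0}
The function $\nu$ is smooth of degree $1$ with $Q(\nu)\ge0$. The function $u_0=(1-\delta')\nu+\delta'p$ is smooth of degree $1$ with $Q(u_0)\ge\delta'Q(p)$, so $g_0=Q(u_0)$ is an HKT metric in the class of $Q(p)$. Moreover
\begin{align}
u_0&\ge\log R^2-C_4\delta'&&\text{on }\{x=0,\ \xi\le1\},\label{eq:i1}\\
u_0&\ge\log R^2+m-C_4\delta'&&\text{on }\{r=\rho,\ \xi\le\xi_1/2\},\label{eq:i2}\\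
u_0&\le b+2\delta+C_4\delta'&&\text{on }X.\label{eq:i3}
\end{align}
\end{lemma}

\begin{proof}
On $\mathcal U$ we have $q\ge\log R^2$ by \eqref{eq:q}. On the open subset where $A\Psi_k<\delta/2$ the first entry of $M_{\delta/2}$ exceeds the second by more than $\delta/2$, so $\nu=q+\delta$; this subset contains all points of $\mathcal U$ where $\Psi_k$ vanishes, in particular those where it is not smooth and those with $\xi\ge\xi_1$. Near a point with $A\Psi_k\ge\delta/2$ the function $\Psi_k$ is smooth and positive, and $Q(\log R^2+A\Psi_k)=AQ(\Psi_k)>0$ by Lemma~\ref{lem:cusp}, so $Q(\nu)\ge0$ by \eqref{eq:convex}. For $\frac12\le r<1$ again $\nu=q+\delta$, because $q-\log R^2\ge\frac1c\log\frac54>\frac{2^{3/2}}{20c}\ge A\Psi_k$. A boundary point of $\mathcal U$ in $X$ has $r=1$ or $\xi=1$, so $\nu=q+\delta$ near it. This proves the first claim. The second follows since $u_0-p$ has degree $0$.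

By the bounds for $M_\theta$ and \eqref{eq:supp}, $q+\delta\le\nu\le q+3A+2\delta$. Hence $|p-\nu|\le C_4$ and $|u_0-\nu|\le C_4\delta'$, and it suffices to estimate $\nu$. For \eqref{eq:i1} use $\nu\ge q=\log R^2$. For \eqref{eq:i2}, $k\xi^2\le\frac12$, so $\nu-\log R^2\ge A\Psi_k\ge2^{-3/2}A\rho^{2a}\ge m$. For \eqref{eq:i3}, on $\mathcal U$ we have $\log R^2+A\Psi_k\le b$, because $b=q+3A$ if $\xi\le\xi_1$ and $\Psi_k=0$ if $\xi\ge\xi_1$; thus $\nu\le\max(q+\delta,b)+\frac\delta4\le b+2\delta$. Outside $\mathcal U$, $\nu=q+\delta\le b+\delta$.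
\end{proof}

\section{The flow breaks down before time $\delta$}\label{sec:contra}

We assume that the solution $g_s$ of \eqref{eq:flowS} starting from $g_0=Q(u_0)$ exists smoothly for $s\in[0,\delta]$, and derive a contradiction for small $\rho$. Figure~\ref{fig:regions} shows the regions involved.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.1]
\fill[gray!15] (0,0) -- (2.121,0) -- plot[domain=0.7071:1,variable=\x] ({3*\x},{3*(2*\x*\x-1)}) -- (0,3) -- cycle;
\fill[gray!50] (0,0) -- (1.061,0) -- plot[domain=0.3536:0.5,variable=\x] ({3*\x},{1.35*(8*\x*\x-1)}) -- (0,1.35) -- cycle;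
\draw[->] (0,0) -- (6.9,0) node[right] {$\xi$};
\draw[->] (0,0) -- (0,3.5) node[above] {$r^{2a}$};
\draw[dashed] (1.5,0) -- (1.5,1.35);
\draw[very thick] (0,1.35) -- (1.5,1.35);
\draw[very thick] (0,0) -- (6,0);
\fill (6,0) circle (2pt);
\node[below] at (1.5,0) {$\xi_1/2$};
\node[below] at (3,0) {$\xi_1$};
\node[below] at (6,0) {$2\xi_1$};
\node[left] at (0,1.35) {$\rho^{2a}$};
\node[left] at (0,3) {$1$};
\node at (1.3,2.3) {$\Psi_k>0$};
\node at (0.6,0.7) {$\beta_1>0$};
\end{tikzpicture}
\caption{The quadrant of the invariants $\xi=|y_2|/|y_1|$ and $r=|x|/|y_1|^c$, not to scale; the horizontal axis is the submanifold $x=0$. The initial cusp $A\Psi_k$ is positive on the light region and the barrier $\beta_1$ on the dark region. The potential is bounded above at the marked point $\xi=2\xi_1$, then by subharmonicity on the thick part of the axis; it is bounded below on the thick segment $r=\rho$.}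
\label{fig:regions}
\end{figure}

\subsection{The potential}
Lift to $X$ and put $u=u_0+\int_0^s(\log\det g_{s'}-F)\,ds'$. The integrand has degree $0$, so $u$ has degree $1$. Integrating \eqref{eq:flowS} gives $g_s=Q(u+sF)$, hence
\begin{equation}\label{eq:u}
\partial_su=\log\det Q(u+sF)-F,\qquad u|_{s=0}=u_0 ,
\end{equation}
and on $\mathcal T$ we have $Q(u)=g_s>0$ and $\partial_su=\log\big(R^{2c+2}\det Q(u)\big)$.

For a unit quaternion $\zeta$ the linear isometry $(x,y)\mapsto(x\zeta,y)$ commutes with $I,J,K,\gamma$ and preserves $u_0$ and $F$. By uniqueness it preserves $g_s$, hence $\det g_s$ and $u$. These maps are transitive on the spheres $|x|={\rm const}$, so $u$ is radial in $x$. We compare $u$ with its value on the axis: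
\[
U(s,y)=u(s,0,y)\quad(y\ne0),\qquad v=u-U .
\]
On $\mathcal T$, for fixed $y$, $\partial_{|x|}(|x|^3\partial_{|x|}u)=|x|^3\Delta_xu=4|x|^3a_{11}(g_s)\ge0$, so $u$ is nondecreasing in $|x|$; and $\Delta_yu=4a_{22}(g_s)>0$. Therefore
\begin{equation}\label{eq:signs}
v\ge0\ \text{ on }\mathcal T,\qquad\Delta_yU>0\ \text{ for }\xi\le1 .
\end{equation}

\subsection{The axis is pinned, the flank survives}
The functions to which we apply the maximum principle have degree $0$, so their extrema are attained.

\begin{lemma}\label{lem:axis}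
For $\xi\le2\xi_1$,
\begin{align}
U&\le\log R^2+2\delta+C_4\delta'+(C_3+1)s&&(0\le s\le\delta),\label{eq:axis}\\
\partial_sU&\le C_5:=7+8C_1C_4+C_3&&(\delta/2\le s\le\delta).\label{eq:speed}
\end{align}
\end{lemma}

\begin{proof}
At a maximum of $u-b-(C_3+1)s$ over $M\times[0,\delta]$ with $s>0$ we would have $\partial_su\ge C_3+1$ and $0<Q(u+sF)\le Q(b+sF)$, which gives $\partial_su\le C_3$ by \eqref{eq:u}. So the maximum is at $s=0$, and \eqref{eq:i3} yields $u\le b+2\delta+C_4\delta'+(C_3+1)s$. Under the cusp this bound loses $3A$, which is far too much, but by \eqref{eq:btouch} it gives \eqref{eq:axis} on $\xi=2\xi_1$. The function $U-\log R^2$ is invariant under $y\mapsto2y$, and $\Delta_y(U-\log R^2)=\Delta_yU>0$ by \eqref{eq:signs}. So its maximum over $\{\xi\le2\xi_1\}$, a compact set modulo $y\mapsto2y$, is attained on $\xi=2\xi_1$. This proves \eqref{eq:axis}.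

To pass from height to speed we use Proposition~\ref{prop:volume}(a) with $n=2$, $t=s/2$. Let $\Gamma=\log\det g_0-F$. Then $w=2\log(\det g_s/\det g_0)=2(\partial_su-\Gamma)$ and $\varphi=u-u_0-s\Gamma$, so $tw\le\varphi+4t$ reads $s\,\partial_su\le u-u_0+2s$. On the axis, \eqref{eq:i1} and \eqref{eq:axis} give $u-u_0\le(2+4C_1C_4)\delta+(C_3+1)s$. Dividing by $s\ge\delta/2$ gives \eqref{eq:speed}.
\end{proof}

The restriction $s\ge\delta/2$ comes from this division, and it is the reason why the barrier below is switched on only at time $\delta/2$. Next we need the cusp to keep half of its height at $r=\rho$. The only available lower bound for $Q(u_0)$ is $\delta'Q(p)$, so $u$ may sink with speed about $2\log(1/\delta)$; this is affordable over a time $\delta$.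

\begin{lemma}\label{lem:flank}
If $\rho$ is small enough, then $v\ge m/2$ on $\{r=\rho,\ \xi\le\xi_1/2\}$ for $0\le s\le\delta$.
\end{lemma}

\begin{proof}
For $s\le\delta$ we have $Q(u_0+sF)\ge(\delta'-C_1s)Q(p)\ge\frac{\delta'}2Q(p)$, so $\det Q(u_0+sF)\ge e^{-K}e^F$ with $K=\log(C_2/\delta'^{\,2})\ge0$. At a minimum of $u-u_0+(K+1)s$ with $s>0$ we would have $\partial_su\le-K-1$ and $Q(u+sF)\ge Q(u_0+sF)>0$, which gives $\partial_su\ge-K$. Hence $u\ge u_0-(K+1)s$. With \eqref{eq:i2} and \eqref{eq:axis}, on the set in question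
\[
v\ge m-2C_4\delta'-2\delta-(K+1)\delta-(C_3+1)\delta=m-C_6\delta-K\delta,\qquad C_6=4C_1C_4+C_3+4 .
\]
Now $K=2\log\frac1\delta+\log\frac{C_2}{4C_1^2}$ and $\log\frac1\delta=\log\frac1m+\log16+\log\log\frac1m$. As $\rho\to0$ we have $m\to0$, so for small $\rho$ both $K\le3\log\frac1m$ and $C_6\le\log\frac1m$ hold. Then $K\delta\le\frac3{16}m$, $C_6\delta\le\frac1{16}m$, and $v\ge\frac34m$.
\end{proof}

\subsection{The barrier}
We slide a cusp under $v$ from below. On $\mathcal D=\{r\le\rho,\ \xi\le\xi_1/2\}\subset\mathcal T$ and for $s\in[\delta/2,\delta]$ let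
\[
\beta_1=\tfrac m6\,\Psi_{4k}(r/\rho,\xi),\qquad\sigma(s)=m(1-s/\delta),\qquad\beta=(\beta_1-\sigma(s))_+,\qquad W=v-\beta .
\]
By \eqref{eq:supp}, $0\le\beta_1\le\frac{2^{3/2}}6m\le\frac m2$. So $\beta=0$ at $s=\delta/2$, and $\beta$ rises with speed $m/\delta=16\log\frac1m$ until it is the full cusp $\beta_1$ at $s=\delta$. By Example~\ref{ex:cusp} we expect the equation to push $u$ up with speed about $(\frac1a-2)\log\frac1m=18\log\frac1m$ wherever $v$ touches the barrier, so the barrier should not be able to overtake $v$. This is the reason for taking $a$ small: the constant $16$ must be less than $\frac1a-2$, and large enough for the loss $K\delta$ in Lemma~\ref{lem:flank} to be a small fraction of $m$.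

\begin{proof}[Proof of Theorem~\ref{thm:A}]
The function $W$ is continuous and $\gamma$-invariant, and $\mathcal D$ is compact modulo $\gamma$, so $W$ attains its minimum on $\mathcal D\times[\delta/2,\delta]$.

\emph{The minimum is negative.} At $s=\delta$, $y_1=1$, $y_2=0$ we have $r=|x|$ and $\beta=\beta_1\ge\frac m6(|x|/\rho)^{1/10}$, while $v=O(|x|)$ as $x\to0$ because $u$ is smooth at time $\delta$.

\emph{The minimum is interior.} At a minimum point $(x,y,s)$ we have $\beta>0$, since otherwise $W=v\ge0$ by \eqref{eq:signs}; so $\beta_1>\sigma(s)\ge0$. Therefore $x\ne0$ and $\xi<\xi_1/2$, because $\beta_1$ vanishes on $x=0$ and on $\xi=\xi_1/2$; next $s>\delta/2$, because $\sigma(\delta/2)=\frac m2\ge\beta_1$; and $r<\rho$, because on $r=\rho$ Lemma~\ref{lem:flank} gives $v\ge\frac m2\ge\beta$. Near the point $\beta_1$ is smooth and positive, and $W=u-U-\beta_1+\sigma$. Hence $Q(W)\ge0$ and $\partial_sW\le0$ there.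

\emph{The equation forces high speed.} By \eqref{eq:signs}, $Q(U)=\frac14\Delta_yU\,|V_2|^2\ge0$, so $Q(u)\ge Q(U)+Q(\beta_1)\ge Q(\beta_1)>0$. Apply Lemma~\ref{lem:cusp} with $4k$ in place of $k$, and use $(r/\rho)^{8a}\ge(r/\rho)^2$, valid as $8a=\frac25\le2$, and $|x|^2=r^2R^{2c}$:
\[
e^{\partial_su}=R^{2c+2}\det Q(u)\ge R^{2c+2}\,\frac{m^2}{36}\,ka\,|x|^{-2}R^{-2}\,\frac{r^2}{\rho^2}=\frac{ka}{36}\,\frac{m^2}{\rho^2}.
\]

\emph{The axis forces low speed.} From $\partial_sW\le0$ and \eqref{eq:speed}, $\partial_su\le\partial_sU-\sigma'(s)\le C_5+16\log\frac1m$.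

Together these give $\frac{ka}{36}m^2\rho^{-2}\le e^{C_5}m^{-16}$, that is $m^{18}\le\frac{36e^{C_5}}{ka}\rho^2$. But $m^{18}=(A/3)^{18}\rho^{36a}=(A/3)^{18}\rho^{9/5}$, so this fails for small $\rho$.

Thus for all sufficiently small $\rho$ the flow from $g_0=Q(u_0)$ does not exist smoothly for $s\in[0,\delta]$, which means $T_{\max}\le\delta/2$ in the time $t=s/2$. By Lemmas~\ref{lem:T} and~\ref{lem:u0} all these metrics are HKT and lie in the class of $Q(p)$, for which $T=\frac1{2(c+1)}$, and $\delta\to0$ as $\rho\to0$.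
\end{proof}

\section{Higher dimensions}\label{sec:prod}

\begin{proof}[Proof of Theorem~\ref{thm:B}(iii)]
For $n=2$ this is Theorem~\ref{thm:A}. For $n>2$ let $\mathbb T=\mathbb H^{n-2}/\mathbb Z^{4(n-2)}$ be a flat hyperk\"ahler torus, and on $M\times\mathbb T$ take $g_0=g_0^M\oplus g_{\rm flat}$ with $g_0^M$ as in Theorem~\ref{thm:A}. The form $\Omega$ of the product is the sum of those of the factors, so $g_0$ is HKT. The projection to $M$ is holomorphic for $I$ and $J$, so pullback commutes with $\psi\mapsto(i\partial\bar\partial\psi)^-$, and all these metrics lie in one HKT class.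

The volume form of $g^M\oplus g_{\rm flat}$ is the product of the volume forms, so its Chern--Ricci tensor is $\operatorname{Ric}_I(g^M)\oplus0$. By uniqueness the solution on the product is $g_t^M\oplus g_{\rm flat}$ as long as $g_t^M$ exists. If it existed beyond $T_{\max}(M)$, then $g_t^M$ would converge smoothly to a metric as $t\to T_{\max}(M)$, against the continuation principle on $M$. So $T_{\max}$ is the same as for $M$.

A positive representative of $[\omega_0^M]_{\rm HKT}-t\,c_1^{\rm HKT}(M)$ plus the flat form is a positive representative of the corresponding class on the product. Conversely, a positive form $\omega_0^M+\omega_{\rm flat}-t\operatorname{Ric}_I(\omega_0^M)^-+(i\partial\bar\partial\psi)^-$ restricts on the hypercomplex submanifold $M\times\{{\rm pt}\}$ to the positive form $\omega_0^M-t\operatorname{Ric}_I(\omega_0^M)^-+(i\partial\bar\partial\psi|_M)^-$. Hence $T=\frac1{2(c+1)}$ is also unchanged. The last sentence of the theorem follows from (ii) and (iii).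
\end{proof}

\begin{thebibliography}{9}

\bibitem{GV}
Giovanni Gentili and Luigi Vezzoni,
\emph{HKT geometry on locally conformally hyperk\"ahler manifolds},
arXiv:2610.07897 (2026).

\end{thebibliography}
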